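# Fractional clique decompositions of random hypergraphs above the covering threshold

## 1. Triangles in $K_4$, and in $K_4$ minus an edge

Take the complete graph on $\{1,2,3,4\}$. We want nonnegative weights on its four triangles such that for every edge the weights of the triangles through it sum to exactly $1$. Let $w_i$ be the weight of the triangle that omits the vertex $i$. The edge $\{1,2\}$ lies in the triangles omitting $3$ and $4$, so $w_3+w_4=1$; in the same way $w_i+w_j=1$ for all $i\ne j$. Comparing $w_i+w_j=1$ with $w_i+w_l=1$ we get $w_j=w_l$, so all weights are $\frac12$, and this does work. The edge set of $K_4$ is not a disjoint union of triangles (every degree is $3$, which is odd), but it has a fractional decomposition.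

Now delete the edge $\{1,4\}$. Two triangles survive, $123$ and $234$. The edge $\{1,2\}$ lies only in $123$, so that triangle needs weight $1$; the edge $\{2,4\}$ lies only in $234$, so that one needs weight $1$ too; but then $\{2,3\}$ receives $2$. Every edge is covered by a triangle, and still there is no solution.

Here is a second proof that there is no solution. Put $y_{23}=2$ and $y_e=-1$ on the other four edges. Over each triangle the values of $y$ sum to $0$, while the sum over all edges is $-2$. If weights $w_K$ existed, then
$$-2=\sum_e y_e\cdot1=\sum_e y_e\sum_{K\ni e}w_K=\sum_Kw_K\sum_{e\in K}y_e=0 .$$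
A vector $y$ on the edges has certified the impossibility. Such vectors will be our main object.

**Definition (fractional decomposition).** A *$k$-graph* is a vertex set with a family of $k$-subsets, its edges. $K_r^{(k)}$ is the complete $k$-graph on $r$ vertices. A $k$-graph $G$ admits a *fractional $K_r^{(k)}$-decomposition* if there are nonnegative real weights on the copies of $K_r^{(k)}$ in $G$ such that, for every edge $e$ of $G$, the weights of the copies containing $e$ sum to exactly $1$.

For example, in $K_5^{(3)}$ every triple lies in exactly two of the five $4$-sets, so weight $\frac12$ on each $4$-set is a fractional $K_4^{(3)}$-decomposition.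

An edge that lies in no copy of $K_r^{(k)}$ rules out a decomposition at once. The graph $K_4$ minus an edge shows that this is not the only obstruction in general. We ask whether it is the only one that matters in a random hypergraph.

## 2. Edges in no clique, and the density $p^*$

Let $G^{(k)}(n,p)$ be the binomial random $k$-graph on $n$ vertices: each $k$-subset is an edge independently with probability $p$. "W.h.p." means with probability tending to $1$ as $n\to\infty$.

Let us count uncovered edges by hand for triangles ($k=2$, $r=3$). Given an edge $e$, each of the $n-2$ possible third vertices forms a triangle with $e$ with probability $p^2$, independently. So $e$ is in no triangle with probability $(1-p^2)^{n-2}\approx e^{-np^2}$, and the expected number of uncovered edges is about $\frac{n^2}2p\,e^{-np^2}$. If $p=n^{-1/2+o(1)}$ this is $n^{3/2+o(1)}e^{-np^2}$, and the balance is at $np^2=\frac32\log n$. In general put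
$$s:=\binom rk\ge3,\qquad \kappa_0:=k-\frac{r-k}{s-1},\qquad p^*=p^*_{k,r}(n):=c_{k,r}\left(\frac{\log n}{n^{r-k}}\right)^{\frac1{s-1}},\qquad c_{k,r}:=\big(\kappa_0(r-k)!\big)^{\frac1{s-1}} .$$
For triangles $s=3$, $\kappa_0=\frac32$ and $p^*=\sqrt{\tfrac32\log n/n}$, as just computed. This $p^*$ is known to be the sharp threshold function for the property that every edge of $G^{(k)}(n,p)$ is contained in a copy of $K^{(k)}_r$. A conjecture stated in Felix Joos and Zak Smith, "Fractional clique decompositions in random hypergraphs", arXiv:2609.29943 (2026), says that above this density there is w.h.p. a fractional decomposition. We prove it.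

**Theorem 1.** Let $k\ge2$, $r\ge k+1$, $\varepsilon>0$, and suppose $p\ge(1+\varepsilon)p^*_{k,r}(n)$. Then w.h.p. $G^{(k)}(n,p)$ admits a fractional $K_r^{(k)}$-decomposition.

We also prove a stronger version, with prescribed demands and spread weights, and the converse. Write $E$ for the edge set and $\mu:=\binom{n-k}{r-k}p^{s-1}$.

**Theorem 2.** For each $\varepsilon>0$ there are $\theta,C>0$ depending on $k,r,\varepsilon$ such that if $p\ge(1+\varepsilon)p^*_{k,r}$ then w.h.p. for every $g:E\to[1-\theta,1+\theta]$ there are weights $0\le w_K\le C/\mu$ on the copies $K$ of $K_r^{(k)}$ with $\sum_{K\ni e}w_K=g(e)$ for all $e\in E$. Conversely, if $0<\varepsilon<1$, $p\le(1-\varepsilon)p^*_{k,r}$ and $n^kp\to\infty$, then w.h.p. some edge lies in no copy of $K_r^{(k)}$, so there is no fractional decomposition.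

**Notation.** $G=G^{(k)}(n,p)$, $E=E(G)$; "edge" means edge of $G$; $\xi_g$ is the indicator of $g\in E$ for a $k$-set $g$. A *clique* is a copy of $K_r^{(k)}$ in $G$, identified with its vertex set, and $e\in K$ means that $e\subset K$ for an edge $e$. $d(e)$ is the number of cliques containing $e$. Further
$$\mu_1:=n^{r-k}p^{s-1},\qquad \Delta_i:=\tbinom{n-i}{k-i}p\ \ (0\le i\le k-1),\qquad\Delta_k:=1,$$
so $\mu$ is the mean of $d(e)$ given $e\in E$, and $\Delta_i$ is the mean number of edges containing a given $i$-set. For $y\in\mathbb R^E$ put $y(K):=\sum_{e\in K}y_e$. Matrix norms $\|\cdot\|$ are $\ell^2$-operator norms, and $\|\cdot\|_1,\|\cdot\|_2,\|\cdot\|_\infty$ are vector norms (a plain $\|v\|$ of a vector is $\|v\|_2$). In the positive statements we assume $\varepsilon\le1$, which only weakens the hypothesis on $p$.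

## 3. The main range and two exponents

Most of the work takes place just above $p^*$. Let $C_*:=2+2(k+2)/\kappa_0$. The **main range** is
$$(1+\varepsilon)p^*\le p\le2C_*p^*.\tag{3.1}$$
Until Section 11 $p$ is in the main range, $n$ is large, all $o(1)$ are uniform over the range, and $C,C_1,C_2,\dots$ are positive constants ($C$ may change from line to line). With $x=p/p^*$, the identity $(p^*)^{s-1}=\kappa_0(r-k)!\,n^{-(r-k)}\log n$ gives
$$\mu=(1+o(1))x^{s-1}\kappa_0\log n,\qquad\kappa_0\log n\le\mu\le C\log n,\qquad\mu\le\mu_1\le C_1\mu,\tag{3.2}$$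
with $C$ and $C_1$ depending only on $k,r$. So an edge is in about $\log n$ cliques, up to constants. We need two facts about exponents.

**(F1)** $\frac{r-k}{s-1}\le\frac1k\le\frac12$; hence $\kappa_0>0$, and for large $n$: $p\ge n^{-1/2}$, $np\ge n^{1/2}$, and $n^kp=n^{\kappa_0+o(1)}$.

Indeed $s-1=\binom rk-\binom kk=\sum_{x=k}^{r-1}\binom x{k-1}\ge k(r-k)$. The rest follows from $p=\Theta\big((\log n)^{1/(s-1)}\big)n^{-(r-k)/(s-1)}$; since $p\ge p^*$ and $\kappa_0(r-k)!\log n\ge1$ for large $n$, we get $p\ge n^{-(r-k)/(s-1)}\ge n^{-1/2}$.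

**(F2)** There is $c=c(k,r)\in(0,1)$ such that for all $p\le2C_*p^*$ and large $n$: $p\le n^{-c}$, and $n^{r-u}p^{s-h}\le n^{-c}$ whenever $k<u<r$ and $0\le h\le\binom uk$.

Indeed $\binom{x+1}k-\binom xk=\binom x{k-1}$ is strictly increasing in $x\ge k$, because $k\ge2$. So the average increment of $\binom xk$ over $[u,r]$ is strictly larger than over $[k,r]$: $\frac{s-\binom uk}{r-u}>\frac{s-1}{r-k}$. Hence $(r-u)-\big(s-\binom uk\big)\frac{r-k}{s-1}<0$. As $p\le n^{-(r-k)/(s-1)+o(1)}$ and $p^{s-h}\le p^{s-\binom uk}$, the claim follows for a small enough $c$.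

For triangles there is no $u$ with $k<u<r$, and (F2) only says $p\le n^{-c}$. For $K_4$ in graphs, $p=n^{-2/5+o(1)}$ and the only case is $u=3$, where $np^{6-3}=n^{-1/5+o(1)}$. The meaning of (F2): a second clique that overlaps a given structure in more than one edge costs a power of $n$.

## 4. Correcting weights, and the inequality dual to it

Suppose we have some weights $w^0$ for which the sum at each edge is roughly $1$, and want to correct them by a signed $z$ with $|z_K|\le w^0_K$. Since the weights have size about $1/\mu$, we ask which defects can be repaired by $z$ with $|z_K|\le\frac1{C_2\mu}$. A separating hyperplane answers this.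

**Lemma 3.** Let $\mathcal K'$ be a set of cliques and $c_1,C_2>0$ such that
$$\sum_{K\in\mathcal K'}|y(K)|\ge c_1\mu\|y\|_1\qquad\text{for all }y\in\mathbb R^E.\tag{4.1}$$
Then for every $b\in\mathbb R^E$ with $\|b\|_\infty\le c_1/C_2$ there are reals $z_K$ ($K\in\mathcal K'$) with $|z_K|\le\frac1{C_2\mu}$ and $\sum_{e\in K\in\mathcal K'}z_K=b_e$ for all $e\in E$.

*Proof.* The set $\big\{(\sum_{e\in K\in\mathcal K'}z_K)_{e\in E}:|z_K|\le\frac1{C_2\mu}\big\}$ is compact and convex. If it did not contain $b$, there would be $y\in\mathbb R^E$ with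
$$\langle b,y\rangle>\max_z\sum_{K\in\mathcal K'}z_Ky(K)=\frac1{C_2\mu}\sum_{K\in\mathcal K'}|y(K)|\ge\frac{c_1}{C_2}\|y\|_1\ge\|b\|_\infty\|y\|_1\ge\langle b,y\rangle,$$
a contradiction. $\square$

So two things are needed: starting weights with a *small* defect, and the inequality (4.1).

The obvious starting weights are $w^0_K=1/\mu$ for all $K$. They fail at edges with few cliques: if $d(e)<\mu/2$, then any weights bounded by $2/\mu$ give $e$ less than $1$ in total, so no correction with $|z_K|\le1/\mu$ can help. Near the threshold we shall only know $d(e)\ge\delta\mu$ with a small constant $\delta$. The way around is to raise the weights around such edges by hand. This is possible if the exceptional edges are spread out, so that few cliques at any edge contain another exceptional edge.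

Fix $\delta\in(0,1)$ with
$$1-\delta+\delta\log\delta\ge\frac1{1+\varepsilon}\tag{4.2}$$
(possible since the left side tends to $1$ as $\delta\to0$). Here are the five properties of $G$ that the argument uses.

* **(D0)** $\deg(I):=|\{f\in E:f\supset I\}|\le2\Delta_{|I|}$ for all vertex sets $I$ with $|I|\le k-1$.
* **(D1)** $\delta\mu\le d(e)\le C_2\mu$ for all $e\in E$.
* **(D2)** Call $f\in E$ *atypical* if $|d(f)-\mu|>\eta\mu$. Every $e\in E$ lies in at most $\varepsilon_0\mu$ cliques containing an atypical edge different from $e$.
* **(N)** $\|A-\bar A\|\le C_5\mu^{3/4}$, where $A,\bar A$ are $E\times E$ matrices with zero diagonal and, for $e\ne f$, $A(e,f)$ is the number of cliques containing $e$ and $f$, while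
$$\bar A(e,f)=\alpha_{|e\cap f|},\qquad\alpha_j:=p^{s-2}\tbinom{n-2k+j}{r-2k+j}\ \ (:=0\text{ if }r<2k-j),\quad0\le j\le k-1.$$
* **(R)** For $1\le i,i'\le k-1$ with $j:=i+i'-k\ge0$ the matrix $R_{i,i'}(I,I')=\mathbf 1[|I\cup I'|=k](\xi_{I\cup I'}-p)$, indexed by vertex sets with $|I|=i$, $|I'|=i'$, satisfies $\|R_{i,i'}\|\le C_6\sqrt{\log n\cdot p\,n^{\max(i,i')-j}}$.

The value $\alpha_{|e\cap f|}$ is the mean of $A(e,f)$ given $e,f\in E$, since $\binom{n-2k+j}{r-2k+j}$ counts the $r$-sets containing $e\cup f$ when $|e\cap f|=j$. For triangles, $\alpha_0=0$ and $\alpha_1=p$: two edges $uv,uw$ lie in $0$ or $1$ common triangle, according to $\xi_{vw}$. And for $k=2$ the only matrix in (R) is $R_{1,1}(x,y)=\xi_{xy}-p$ ($x\neq y$), the centered adjacency matrix.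

We shall show that these properties hold w.h.p., with $C_2,C_5,C_6$ depending only on $k,r$ and with $\eta,\varepsilon_0\in(0,1)$ arbitrary constants. The inequality (4.1) will come from the following statement, which is proved in Section 5.

**Proposition 5.** There are $c_1>0$ depending only on $k,r,\delta$, and $n_0$, such that for $n\ge n_0$ the following holds whenever (D0), (N) and (R) hold. Let $\mathcal K'$ be a set of cliques such that every edge is in at least $\frac{3\delta}4\mu$ members of $\mathcal K'$ and in at most $\frac\delta{4s}\mu$ cliques outside $\mathcal K'$. Then (4.1) holds for $\mathcal K'$ and $c_1$.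

**Proposition 6.** Let $\delta$ be as in (4.2), $c_1$ as in Proposition 5 and $C_2\ge1$ as in (D1). Choose $\theta,\eta>0$ and $\varepsilon_0\in(0,\delta/(4s)]$ with $\eta<1$ and
$$\theta+\eta+\varepsilon_0+2\varepsilon_0/\delta\le c_1/C_2 .\tag{4.3}$$
If $n\ge n_0$ and (D0), (D1), (D2), (N), (R) hold, then for every $g:E\to[1-\theta,1+\theta]$ there are weights $0\le w_K\le C/\mu$ on the cliques, with $C$ depending on $\delta,C_2$, such that $\sum_{K\ni e}w_K=g(e)$ for all $e\in E$.

*Proof.* The purpose is to choose starting weights whose defect is at most $c_1/C_2$ everywhere. Let $\mathcal K'$ be the set of cliques with at most one atypical edge, and $d'(e)$ the number of members of $\mathcal K'$ at $e$. A clique at $e$ outside $\mathcal K'$ has two atypical edges, hence one different from $e$; by (D2) there are at most $\varepsilon_0\mu\le\frac\delta{4s}\mu$ of these. With (D1), $\frac{3\delta}4\mu\le d'(e)\le C_2\mu$. So Proposition 5 applies to $\mathcal K'$. For $K\in\mathcal K'$ put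
$$w_K^0=\begin{cases}1/\mu&\text{if }K\text{ has no atypical edge},\\1/d'(f)&\text{if }f\text{ is the unique atypical edge of }K.\end{cases}$$
Then $\frac1{C_2\mu}\le w_K^0\le\frac2{\delta\mu}$. Let $b_e=g(e)-\sum_{e\in K\in\mathcal K'}w_K^0$.

If $e$ is atypical, it is the unique atypical edge of each of the $d'(e)$ members of $\mathcal K'$ at $e$, so the sum is exactly $1$ and $|b_e|\le\theta$. If $e$ is typical, then $(1-\eta)\mu\le d(e)\le(1+\eta)\mu$, and by (D2) all but at most $\varepsilon_0\mu$ cliques at $e$ have no atypical edge at all. Those without contribute between $1-\eta-\varepsilon_0$ and $1+\eta$, the others between $0$ and $\varepsilon_0\mu\cdot\frac2{\delta\mu}=2\varepsilon_0/\delta$. So $|b_e|\le\theta+\eta+\varepsilon_0+2\varepsilon_0/\delta\le c_1/C_2$ in all cases.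

Lemma 3 gives $z$ with $|z_K|\le\frac1{C_2\mu}\le w_K^0$ and $\sum_{e\in K\in\mathcal K'}z_K=b_e$. Put $w=w^0+z$ on $\mathcal K'$ and $w=0$ elsewhere. Then $w\ge0$, $w_K\le\big(\frac2\delta+\frac1{C_2}\big)\frac1\mu$, and the sum at $e$ is $g(e)$. $\square$

## 5. From a spectral gap to an $\ell^1$-inequality

The matrix $A$ enters through $\sum_Kv(K)^2=\sum_ed(e)v_e^2+v^TAv$. If $v^TAv$ is not very negative, one has an $\ell^2$-inequality $\sum_Ky(K)^2\ge c\mu\|y\|_2^2$. A sensible person tries to deduce (4.1) from it. Since $|y(K)|\le s\|y\|_\infty$,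
$$\sum_K|y(K)|\ge\frac1{s\|y\|_\infty}\sum_Ky(K)^2\ge\frac{c\mu}s\cdot\frac{\|y\|_2^2}{\|y\|_\infty} .$$
If all $|y_e|$ are equal, the last fraction is $\|y\|_1$ and we are done. But if $y$ has one entry $1$ and $M$ entries $M^{-1/2}$, the fraction is $2$ while $\|y\|_1=1+\sqrt M$: entries of very different sizes spoil the estimate.

The natural repair is to work level by level: for each $t$ keep only the entries with $|y_e|<t$, use the $\ell^2$-inequality for them on cliques all of whose edges are kept, and integrate over $t$. This stops working at the cliques that mix kept and discarded edges. Take triangles, a vertex $x$, and let $y_f=1$ for all edges $f$ at $x$ except one edge $e$ with $y_e=\frac12$, and $y=0$ elsewhere. For $\frac12<t\le1$ the kept part of $y$ is supported on $e$ alone. Every triangle through $e$ has a second edge at $x$, which is discarded. So the kept triangles give $\sum y(K)^2=0$, and the desired bound $c\mu y_e^2$ is false.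

In this example $e$ should have been discarded too, because it contains a vertex around which $|y|$ is large *on average*. So we define the height of $e$ to take into account the averages of $|y|$ around all subsets of $e$, with larger factors for smaller subsets. The cost is that the sum of the heights must stay comparable with $\|y\|_1$, and it does. The gain is that for a kept edge, only a small proportion of its surroundings is discarded.

First, the mean matrix $\bar A$ is harmless from below.

**Lemma 4.** For $n$ large and all $v\in\mathbb R^E$: $v^T\bar Av\ge-2^k\alpha_{k-1}\|v\|_2^2$, where $\alpha_{k-1}\le\mu_1/(np)=o(\mu)$. Also $\alpha_i\Delta_i\le\mu_1\le C_1\mu$ for $0\le i\le k-1$.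

*Proof.* The idea is to write $\bar A$ as a nonnegative combination of squares minus a small multiple of the identity. Define $\beta_0,\dots,\beta_{k-1}$ by the triangular system $\sum_{i\le j}\beta_i\binom ji=\alpha_j$, $0\le j\le k-1$. We claim $0\le\beta_j\le\alpha_j$. Let $j_0=\max(0,2k-r)$; as $r\ge k+1$, $j_0\le k-1$. For $j<j_0$, $\alpha_j=0$ and so $\beta_j=0$; and $\beta_{j_0}=\alpha_{j_0}$. For $j>j_0$, $\alpha_j/\alpha_{j-1}=\frac{n-2k+j}{r-2k+j}\ge\frac{n-2k}r$, so by induction $0\le\sum_{i<j}\beta_i\binom ji\le2^k\alpha_{j-1}\le\alpha_j$ for $n$ large, and the claim follows. Now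
$$\sum_{e,f\in E}v_ev_f\sum_{i<k}\beta_i\binom{|e\cap f|}i=\sum_{i<k}\beta_i\sum_{|I|=i}\Big(\sum_{e\supset I}v_e\Big)^2\ge0 .$$
For $e\ne f$ the coefficient on the left is $\alpha_{|e\cap f|}$, so the off-diagonal part is $v^T\bar Av$. The diagonal part is $\big(\sum_{i<k}\beta_i\binom ki\big)\|v\|_2^2\le2^k\alpha_{k-1}\|v\|_2^2$. Finally $\alpha_i\le p^{s-2}n^{r-2k+i}$ (with $\alpha_i=0$ if the exponent is negative) and $\Delta_i\le n^{k-i}p$, which gives $\alpha_i\Delta_i\le\mu_1$, and $\alpha_{k-1}\le p^{s-2}n^{r-k-1}=\mu_1/(np)=o(\mu)$ by (F1) and (3.2). $\square$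

*Proof of Proposition 5.* Let $y\ne0$ and let $\Lambda\ge1$ be a constant to be chosen depending on $k,r,\delta$. In this proof $C$ denotes constants depending only on $k,r$, and $C_\Lambda$ may also depend on $\Lambda$. All $o(1)$ are uniform in $y$ and $t$.

**Step 1: heights.** We define heights that see local averages and check that they cost only a constant. For $|I|=i\le k-1$ put $a_I:=\Delta_i^{-1}\sum_{f\in E,f\supset I}|y_f|$, and for $e\in E$ put $a_e:=|y_e|$. Let
$$\tau_e:=\max_{I\subseteq e}\Lambda^{k-|I|}a_I\qquad(e\in E).$$
Then $\tau_e\ge|y_e|$, and $\tau_e>0$ (take $I=\emptyset$). By (D0),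
$$\sum_e\tau_e\le\sum_{i\le k}\Lambda^{k-i}\sum_{|I|=i}\deg(I)a_I\le2\sum_{i\le k}\Lambda^{k-i}\binom ki\|y\|_1=2(\Lambda+1)^k\|y\|_1.\tag{5.1}$$
Here for $i=k$ the inner sum is over $I\in E$ with $\deg(I)=1$; for $i<k$ we used $\deg(I)a_I\le2\sum_{f\supset I}|y_f|$ and that each edge has $\binom ki$ subsets of size $i$. Let $\Psi:=\sum_ey_e^2/\tau_e$. By Cauchy–Schwarz, $\|y\|_1^2\le\Psi\sum_e\tau_e$, so
$$\Psi\ge\frac{\|y\|_1}{2(\Lambda+1)^k}.\tag{5.2}$$
So it is enough to bound $\sum_{\mathcal K'}|y(K)|$ below by a multiple of $\mu\Psi$, and errors $o(\mu)\|y\|_1$ are allowed.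

**Step 2: slicing by height.** We reduce to a quadratic inequality at each level. For $t>0$ let $V_t=\{e:\tau_e<t\}$, $H_t=E\setminus V_t$, $v_t=y\mathbf 1_{V_t}$, and let $g=g_t$ be the vector with entries $g_e=(v_t)_e^2$. Note $|y_e|<t$ on $V_t$. Write $K\subset V_t$ if all edges of $K$ are in $V_t$. For a clique $K$ let $\tau(K)=\max_{e\in K}\tau_e$. Then $|y(K)|\le s\tau(K)$, and $K\subset V_t$ iff $t>\tau(K)$. Since $\int_{\tau(K)}^\infty t^{-2}dt=1/\tau(K)$,
$$s\sum_{K\in\mathcal K'}|y(K)|\ge\sum_{K\in\mathcal K'}\frac{y(K)^2}{\tau(K)}=\int_0^\infty\sum_{K\in\mathcal K',\,K\subset V_t}y(K)^2\,\frac{dt}{t^2}.\tag{5.3}$$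
If $K\subset V_t$, then $y(K)=v_t(K)$. For the other $K$ we use $v_t(K)^2\le s\sum_{e\in K\cap V_t}y_e^2$. As $\#\{K\ni e:K\cap H_t\ne\emptyset\}\le\sum_{f\in H_t}A(e,f)$ for $e\in V_t$,
$$\sum_{K\in\mathcal K',K\subset V_t}y(K)^2\ge\sum_{K\in\mathcal K'}v_t(K)^2-s\,g^TA\mathbf 1_{H_t}.\tag{5.4}$$

**Step 3: the main term.** Here the spectral information enters. Let $A''$ be the contribution to $A$ of the cliques outside $\mathcal K'$. Its row sums are at most $(s-1)\frac\delta{4s}\mu$, and it is symmetric and nonnegative, so $\|A''\|\le\frac\delta4\mu$. By (N) and Lemma 4,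
$$\sum_{K\in\mathcal K'}v_t(K)^2\ge\tfrac{3\delta}4\mu\|v_t\|^2+v_t^T\big(\bar A+(A-\bar A)-A''\big)v_t\ge\big(\tfrac\delta2-o(1)\big)\mu\|v_t\|^2.\tag{5.5}$$

**Step 4: the error term, fluctuating part.** We split $A=\bar A+N$ with $N=A-\bar A$ in $g^TA\mathbf 1_{H_t}$. Since $y_e^4\le t^2y_e^2$ on $V_t$, $\|g\|_2\le t\|v_t\|$, and
$$g^TN\mathbf 1_{H_t}\le\|N\|\,t\|v_t\|\,|H_t|^{1/2}\le\tfrac12\|N\|\big(\|v_t\|^2+t^2|H_t|\big)=o(\mu)\big(\|v_t\|^2+t^2|H_t|\big).\tag{5.6}$$

**Step 5: the error term, mean part; counting discarded edges around a kept edge.** Putting $I=e\cap f$,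
$$g^T\bar A\mathbf 1_{H_t}\le\sum_{e\in V_t}g_e\sum_{I\subsetneq e}\alpha_{|I|}\deg_{H_t}(I),\qquad\deg_{H_t}(I)=|\{f\in H_t:f\supset I\}|.\tag{5.7}$$
The purpose of this step is to show that $\deg_{H_t}(I)$ is, essentially, at most $C\Lambda^{-1}\Delta_{|I|}$. Call a set $I'$ with $|I'|=i'\le k$ (an edge if $i'=k$) *heavy* if $\Lambda^{k-i'}a_{I'}\ge t$, and let $\mathcal H_{i'}(t)$ be the family of heavy $i'$-sets. By the definition of $\tau$, $f\in H_t$ iff $f$ contains a heavy set; for $e\in V_t$ no subset of $e$ is heavy. Let $J\subseteq e\in V_t$, $|J|=j<i'\le k-1$. Then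
$$\#\{I'\in\mathcal H_{i'}(t):I'\supset J\}\le\frac{\Lambda^{k-i'}}t\sum_{I'\supset J,|I'|=i'}a_{I'}=\frac{\Lambda^{k-i'}}t\binom{k-j}{i'-j}\frac{\Delta_j}{\Delta_{i'}}a_J\le2^k\Lambda^{-(i'-j)}\frac{\Delta_j}{\Delta_{i'}}.\tag{5.8}$$
The equality holds because each edge $f\supset J$ contains $\binom{k-j}{i'-j}$ sets $I'$ with $J\subset I'\subset f$; the last step uses $a_J<t\Lambda^{-(k-j)}$, as $J$ is not heavy. The increasing powers of $\Lambda$ in the definition of $\tau$ produce the factor $\Lambda^{-(i'-j)}\le\Lambda^{-1}$.

Fix $e\in V_t$ and $I\subsetneq e$, $|I|=i$. For $f\in H_t$ with $f\supset I$ choose a heavy $I'\subseteq f$, and let $i'=|I'|$, $J=I\cap I'$, $j=|J|$. As $I$ has no heavy subset, $j<i'$. There are three cases.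

(A) $i'=k$. Then $I'=f$ and $|y_f|\ge t$. The number of such $f$ is at most $t^{-1}\Delta_ia_I\le\Lambda^{-(k-i)}\Delta_i\le\Lambda^{-1}\Delta_i$.

(B) $i'<k$ and $|I\cup I'|<k$. For given $i'$ and $J$, by (5.8) and (D0) the number of such $f$ is at most $2^k\Lambda^{-1}\frac{\Delta_j}{\Delta_{i'}}\cdot2\Delta_{i+i'-j}\le C\Lambda^{-1}\Delta_i$, because $\Delta_h=\Theta(n^{k-h}p)$ for $h<k$. There are at most $2^k$ sets $J$ and $k$ values $i'$.

(C) $i'<k$ and $|I\cup I'|=k$. Then $f=I\cup I'\in E$, $j=i+i'-k\ge0$, and as $i,i'<k$ also $i,i'\ge1$.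

By Lemma 4 and $\sum_eg_e=\|v_t\|^2$, cases (A) and (B) contribute at most $C\Lambda^{-1}\mu\|v_t\|^2$ to (5.7).

In the triangle case only $I=\{x\}\subset e$ matters, as $\alpha_0=0$. An edge $f=xz\in H_t$ has $|y_f|\ge t$, which is (A), or $z$ is a heavy vertex, which is (C). By (5.8) there are $O(n/\Lambda)$ heavy vertices, and one expects about a $p$-fraction of them to be joined to $x$. That this holds well enough on average is the content of (R).

**Step 6: case (C), a weighted count of incidences.** Let $\gamma_I=\sum_{e\in V_t,e\supset I}g_e$. Case (C) contributes to (5.7) at most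
$$\sum_{i,i'}\alpha_i\sum_{|I|=i}\gamma_I\,\#\{I'\in\mathcal H_{i'}(t):|I\cap I'|=j,\ I\cup I'\in E\}.$$
As $|I\cup I'|=k$ is equivalent to $|I\cap I'|=j$, the inner sum over $I$ equals
$$p\sum_{|I|=i}\gamma_I\,\#\{I'\in\mathcal H_{i'}(t):|I\cap I'|=j\}+\gamma^TR_{i,i'}\mathbf 1_{\mathcal H_{i'}(t)}.$$
*First part.* If $\gamma_I>0$, then $I\subset e$ for some $e\in V_t$. Summing (5.8) over the $j$-subsets $J$ of $I$ (note $j<i'$, since $i<k$), the count is at most $C\Lambda^{-1}n^{i'-j}$, and $p\,n^{i'-j}=p\,n^{k-i}\le C\Delta_i$. Since $\sum_I\gamma_I\le2^k\|v_t\|^2$ and $\alpha_i\Delta_i\le C_1\mu$, the first part contributes at most $C\Lambda^{-1}\mu\|v_t\|^2$.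

*Second part.* If $\gamma_I>0$, then $I$ is not heavy and $\gamma_I\le t\sum_{f\supset I}|y_f|=t\Delta_ia_I\le t^2\Delta_i$. Hence $\|\gamma\|_2^2\le t^2\Delta_i\sum_I\gamma_I\le t^2\Delta_i2^k\|v_t\|^2$. With $\alpha_i\le C_1\mu/\Delta_i$ this part contributes at most
$$C\mu\frac{\|R_{i,i'}\|}{\sqrt{\Delta_i\Delta_{i'}}}\,\|v_t\|\,t\sqrt{\Delta_{i'}|\mathcal H_{i'}(t)|}\le o(\mu)\big(\|v_t\|^2+t^2\Delta_{i'}|\mathcal H_{i'}(t)|\big).$$
Indeed $\Delta_i\Delta_{i'}=\Theta(n^{2k-i-i'}p^2)=\Theta(n^{k-j}p^2)$, so by (R)
$$\frac{\|R_{i,i'}\|^2}{\Delta_i\Delta_{i'}}\le C\,\frac{\log n\cdot p\,n^{\max(i,i')-j}}{n^{k-j}p^2}\le\frac{C\log n}{np}\to0 .$$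
Altogether, with $C_7=C_7(k,r)$,
$$g^TA\mathbf 1_{H_t}\le\big(C_7\Lambda^{-1}+o(1)\big)\mu\|v_t\|^2+o(\mu)\Big(t^2|H_t|+\sum_{1\le i'<k}t^2\Delta_{i'}|\mathcal H_{i'}(t)|\Big).\tag{5.9}$$

**Step 7: integration over $t$.** We now collect the levels. We have
$$\int_0^\infty\|v_t\|^2\frac{dt}{t^2}=\sum_ey_e^2\int_{\tau_e}^\infty\frac{dt}{t^2}=\Psi,\qquad\int_0^\infty|H_t|\,dt=\sum_e\tau_e\le C_\Lambda\|y\|_1,$$
$$\int_0^\infty\Delta_{i'}|\mathcal H_{i'}(t)|\,dt=\Delta_{i'}\Lambda^{k-i'}\sum_{|I'|=i'}a_{I'}=\Lambda^{k-i'}\binom k{i'}\|y\|_1.$$
Choose $\Lambda:=\max(1,8sC_7/\delta)$. Inserting (5.4), (5.5), (5.9) in (5.3), and using (5.2),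
$$s\sum_{K\in\mathcal K'}|y(K)|\ge\big(\tfrac\delta2-\tfrac\delta8-o(1)\big)\mu\Psi-o(\mu)C_\Lambda\|y\|_1\ge\tfrac\delta8\mu\Psi\ge\frac\delta{16(\Lambda+1)^k}\mu\|y\|_1$$
for $n$ large. So $c_1=\delta/(16s(\Lambda+1)^k)$ works. $\square$

It remains to establish the five properties. We use the following tools.

*Janson's inequality* (Janson–Łuczak–Ruciński, *Random Graphs*, Thms 2.14, 2.18). Let $X=\sum_SI_S$, $I_S=\prod_{g\in S}\xi_g$, where $S$ runs over a family of sets of independent indicators. Let $\lambda=EX$, $\bar\Delta=\sum E[I_SI_{S'}]$ over ordered pairs with $S\cap S'\ne\emptyset$ (including $S=S'$), $\Delta=\bar\Delta-\lambda$ and $\varphi(z)=(1+z)\log(1+z)-z$. Then for $0\le t\le\lambda$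
$$P(X\le\lambda-t)\le\exp\big(-\varphi(-t/\lambda)\lambda^2/\bar\Delta\big)\le\exp\big(-t^2/(2\bar\Delta)\big),\qquad P(X=0)\le\exp(-\lambda+\Delta/2).$$

*Matrix Bernstein inequality* (Tropp, *User-friendly tail bounds for sums of random matrices*, Found. Comput. Math. 12 (2012), Thm 1.6). For independent centered random $d_1\times d_2$ matrices $X_f$ with $\|X_f\|\le B_0$ and $\sigma^2=\max(\|\sum EX_fX_f^T\|,\|\sum EX_f^TX_f\|)$:
$$P\Big(\Big\|\sum X_f\Big\|\ge t\Big)\le(d_1+d_2)\exp\Big(-\frac{t^2/2}{\sigma^2+B_0t/3}\Big).$$

## 6. Explorations and the cliques they create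

Both the local structure of $G$ and the trace method below need the same bookkeeping: we build a union of cliques one at a time and record how each new one meets the old ones.

**Definition (exploration).** An *exploration* starts from a $k$-set $e_0$, with $\mathcal V_0=e_0$, $\mathcal E_0=\{e_0\}$, and takes $r$-sets $Q_1,Q_2,\dots$, where each $Q_i$ contains a member of $\mathcal E_{i-1}$; put $\mathcal V_i=\mathcal V_{i-1}\cup Q_i$ and $\mathcal E_i=\mathcal E_{i-1}\cup\binom{Q_i}k$. The step $Q_i$ is *fresh* if $Q_i\cap\mathcal V_{i-1}\in\mathcal E_{i-1}$ (so this intersection has size $k$); *completed* if $\binom{Q_i}k\subset\mathcal E_{i-1}$; *anomalous* otherwise. The *weight* of a step is $p^{\#\text{new edges}}$. An *$r$-clique of* a family $\mathcal E$ of $k$-sets is an $r$-set all of whose $k$-subsets are in $\mathcal E$.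

For example, let $k=2$, $r=3$, $e_0=12$, and $Q_1=123$, $Q_2=124$, $Q_3=134$. The first two steps are fresh. The third contains the old edge $13$ and only old vertices, but $34$ is a new edge, so it is anomalous. Now $234$ is a triangle of $\mathcal E_3$ too, although it was never a step: if it came next it would be completed. So an anomalous step can create several cliques at once, and we need to bound how many.

**Weights.** A fresh step has exactly $s-1$ new edges, because every $k$-subset of $Q_i$ other than $Q_i\cap\mathcal V_{i-1}$ has a new vertex. So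
$$\text{the fresh steps along a given old edge have total weight at most }\mu\le\mu_1.\tag{6.1}$$
Let $Q_i$ be anomalous and $u:=|Q_i\cap\mathcal V_{i-1}|$. Then $u\ge k+1$: the intersection contains a member of $\mathcal E_{i-1}$ and would equal it if $u=k$. If $h$ of its $k$-subsets are in $\mathcal E_{i-1}$, then $h\le\binom uk$ and $n^{r-u}p^{s-h}\le n^{-c}$: for $u<r$ this is (F2), and for $u=r$ we have $h\le s-1$ and $p\le n^{-c}$. For given $u$ there are at most $|\mathcal V_{i-1}|^un^{r-u}$ choices of $Q_i$. So
$$\text{given }|\mathcal V_{i-1}|=\nu,\text{ the anomalous steps have total weight at most }r\nu^rn^{-c}.\tag{6.2}$$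

**Lemma 7.** (i) If $Q_i$ is fresh, any $r$-clique of $\mathcal E_i$ containing a vertex of $Q_i\setminus\mathcal V_{i-1}$ equals $Q_i$; and $Q_i$ is the only $r$-clique of $\mathcal E_i$ that is not one of $\mathcal E_{i-1}$. (ii) After an exploration with $\omega$ anomalous steps, the number of $r$-cliques of $\mathcal E$ that are not fresh steps is at most $F(\omega):=\omega\,s\,2^r(1+kr+r\omega)^r$. In particular $F(0)=0$.

*Proof.* (i) Every edge of $\mathcal E_i$ containing a vertex $w\in Q_i\setminus\mathcal V_{i-1}$ lies in $Q_i$. In an $r$-clique $K\ni w$ every vertex lies with $w$ in a common $k$-subset (as $k\ge2$), which is an edge of $\mathcal E_i$; so $K\subset Q_i$, i.e. $K=Q_i$. An $r$-clique of $\mathcal E_i$ not of $\mathcal E_{i-1}$ contains a new edge, and as $Q_i$ is fresh every new edge contains such a $w$.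

(ii) $\mathcal E_0$ has no $r$-clique. By (i) fresh steps create only themselves; completed steps create nothing. So it suffices to show that each anomalous step creates at most $s2^r(1+kr+r\omega)^r$ new $r$-cliques. Let $Q_i$ be anomalous, preceded by $\omega'<\omega$ anomalous steps. A newly created $r$-clique $K$ contains a $k$-set $h\subset Q_i$ with $h\notin\mathcal E_{i-1}$. Let $W(h)$ be the set of vertices $w\notin h$ such that all $k$-subsets of $h\cup\{w\}$ containing $w$ are in $\mathcal E_{i-1}$. Each $w\in K\setminus Q_i$ is in $W(h)$: those $k$-subsets lie in $K$, hence are in $\mathcal E_i$, and contain $w\notin Q_i$, hence are not in $\binom{Q_i}k$.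

*Claim:* $|W(h)|\le kr+r\omega'$. Suppose $W(h)\ne\emptyset$. For $w\in W(h)$ each vertex of $h$ lies with $w$ in a $k$-subset of $h\cup\{w\}$, which is in $\mathcal E_{i-1}$; so $h\cup\{w\}\subset\mathcal V_{i-1}$. At most $r\omega'$ vertices lie in previous anomalous sets; let $w\in W(h)$ be another one. Call the index of first appearance of a vertex its birth time. Let $T$ be the largest birth time in $h\cup\{w\}$, attained at $v$. Then $T\ge1$, as $|h\cup\{w\}|=k+1>|e_0|$. Let $g\subset h\cup\{w\}$ be any $k$-subset containing $v$ and $w$; it is in $\mathcal E_{i-1}$. Let $j$ be the first index with $g\in\mathcal E_j$. Then $j\ge T\ge1$ because $v\in g$, and $g\subset Q_j$. The step $Q_j$ is not anomalous, since $w$ is in no previous anomalous set, and not completed, since it creates $g$. So it is fresh, and the new edge $g$ contains a vertex born at step $j$. Hence $j\le T$. So $j=T$ and $g\subset Q_T$, with $Q_T$ fresh.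

If $v=w$, this applies to all $k$-subsets of $h\cup\{w\}$ containing $w$; they cover $h$, so $h\subset Q_T$ and $h\in\mathcal E_{i-1}$, a contradiction. So $v\in h$, and $w\in Q_T$ where $T$ is the birth time of $v$. There are at most $k$ choices of $v\in h$ and then at most $r$ of $w$. This proves the claim.

Now $K$ is determined by $h$, $K\cap Q_i$, and $K\setminus Q_i\subset W(h)$, which leaves at most $s\cdot2^r\cdot(1+kr+r\omega)^r$ possibilities. $\square$

## 7. Few overlapping cliques at an edge

We show that many anomalies near one edge are unlikely, and deduce that all but boundedly many cliques around an edge are as disjoint as they can be.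

**Lemma 8.** For each $M>0$ there is a constant $B$ such that with probability $\ge1-n^{-M}$ there do not exist $e_0\in E$, $0\le l\le\mu$, cliques $K_1,\dots,K_l\ni e_0$ pairwise meeting exactly in $e_0$, and at most $2B$ further cliques of $G$ continuing the exploration $e_0;K_1,\dots,K_l$ with only fresh and anomalous steps, exactly $B$ of them anomalous.

*Proof.* We bound the expected number of such structures, i.e. the sum of $p^{|\mathcal E|}$ over all possible ones. There are at most $n^k$ choices of $e_0$. The unordered family $\{K_1,\dots,K_l\}$ consists of fresh steps along $e_0$, each of total weight at most $\mu$, so it contributes at most $\mu^l/l!$. Throughout, $|\mathcal V|$ and $|\mathcal E|$ are $O_B(\log n)$. So each further fresh step has total weight $O_B(\log n)\cdot\mu_1=O_B(\log^2n)$ (choose the old edge, then the clique), and by (6.2) each anomalous one has total weight at most $(\log n)^{C_B}n^{-c}$. There are at most $2^{2B+1}$ patterns of types. So the expectation is at most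
$$n^k\sum_l\frac{\mu^l}{l!}(\log n)^{C'_B}n^{-cB}\le n^ke^\mu(\log n)^{C'_B}n^{-cB},$$
and $e^\mu\le n^{C}$ with $C=C(k,r)$ by (3.2). Take $B$ with $cB>k+C+M$ and use Markov's inequality. $\square$

Fix $M=k+3$, the corresponding $B$, put $L:=B+F(B)$, and let $\mathcal G$ be the event that no such structure exists; $P(\mathcal G^c)\le n^{-k-3}$. A clique $K\ni e$ is *non-isolated at $e$* if another clique $K'\ni e$ has $|K\cap K'|>k$, and isolated at $e$ otherwise. Two cliques isolated at $e$ meet exactly in $e$.

**Lemma 9.** On $\mathcal G$ the following hold.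

(a) For each $e\in E$ at most $L$ cliques at $e$ are non-isolated at $e$.

(b) Let $e\in E$, $l\le\mu$, let $K_1,\dots,K_l\ni e$ be cliques pairwise meeting exactly in $e$, $e\ne f_i\in K_i$, $V_P=\bigcup_iK_i$. Let $\mathcal S$ be the set of cliques $K\notin\{K_1,\dots,K_l\}$ containing some $f_i$. Call $K\in\mathcal S$ *bad* if $|K\cap V_P|>k$ or there is $K'\in\mathcal S\setminus\{K\}$ with $K\cap K'\not\subset V_P$. Then at most $L$ members of $\mathcal S$ are bad.

*Proof.* In both parts we explore greedily, spending at most one fresh step per anomalous step, until nothing is left.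

(a) Start from $e$ (with $l=0$). While fewer than $B$ anomalous steps were made, do the following. If some non-isolated $K$ is anomalous with respect to the current union, append it. Otherwise, if some non-isolated $K$ is fresh, then $K$ meets the current vertex set exactly in $e$; append $K$, and then a clique $K'\ne K$ at $e$ with $|K\cap K'|>k$. This $K'$ now has more than $k$ old vertices, so it is not fresh. It contains a new vertex of $K$, so it is not completed, as Lemma 7(i) would give $K'=K$. So it is anomalous. Otherwise stop. Each round adds exactly one anomalous and at most one fresh step, so on $\mathcal G$ the process stops with fewer than $B$ anomalous steps. Then every non-isolated clique is completed, i.e. an $r$-clique of the union. At most $B$ of them are fresh steps, and at most $F(B)$ are not, by Lemma 7(ii).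

(b) Start from $e;K_1,\dots,K_l$; these steps are fresh. While fewer than $B$ anomalous steps were made: if some bad clique is anomalous, append it. Otherwise suppose a bad $K\supset f_i$ is fresh. Then $K$ meets the current vertex set exactly in $f_i$, so $K\cap V_P=f_i$. As $K$ is bad, there are a partner $K'\in\mathcal S\setminus\{K\}$ and a vertex of $(K\cap K')\setminus V_P\subset K\setminus f_i$, which is a new vertex of $K$. Append $K$. Then $K'$ contains some $f_{i'}\subset V_P$ and this vertex, so it has at least $k+1$ old vertices and is not fresh; it is not completed by Lemma 7(i). So it is anomalous, and we append it. Otherwise stop. As before, on $\mathcal G$ we stop with fewer than $B$ anomalous steps, and then all bad cliques are $r$-cliques of the union other than $K_1,\dots,K_l$: at most $B$ fresh steps and at most $F(B)$ others. $\square$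

## 8. Clique degrees, and how atypical edges are spread

**Lemma 10.** There is $C_2\ge1$, depending only on $k,r$, such that for all fixed $\eta,\varepsilon_0\in(0,1)$ the properties (D0), (D1), (D2) hold w.h.p., and with probability $\ge1-O(n^{-3/2})$ if $p\ge C_*p^*$.

*Proof.* **(D0).** $\deg(I)$ is binomial with mean $\Delta_{|I|}\ge c'np\ge c'n^{1/2}$. The Chernoff bound gives $P(\deg(I)>2\Delta_{|I|})\le e^{-\Delta_{|I|}/3}\le e^{-c'n^{1/2}/3}$, and there are $O(n^{k-1})$ sets $I$.

**(D1), lower bound.** Janson's inequality shows that the lower tail of $d(e)$ is as light as a Poisson tail; this is where the sharp constant enters. For a $k$-set $e$ let $d(e)$ also denote the number of $r$-sets $K\supset e$ all of whose $k$-subsets other than $e$ are edges; this is independent of $\xi_e$ and has mean $\lambda=\mu$. Two different $K,K'\ni e$ sharing another edge have $u=|K\cap K'|$ with $k<u<r$. Given $K$, there are $O(n^{r-u})$ such $K'$, each with $s-\binom uk$ edges not in $K$. So by (F2), $\bar\Delta\le\mu+\mu\sum_uO\big(n^{r-u}p^{s-\binom uk}\big)\le\mu(1+O(n^{-c}))$. With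 $t=(1-\delta)\mu$ and $\varphi(-(1-\delta))=1-\delta+\delta\log\delta$, (4.2) gives
$$P(d(e)\le\delta\mu)\le\exp\big(-(1-o(1))(1-\delta+\delta\log\delta)\mu\big)\le\exp\big(-(1-o(1))\mu/(1+\varepsilon)\big).$$
By (3.2) and $s-1\ge2$, $\mu\ge(1-o(1))(1+\varepsilon)^2\kappa_0\log n$, so this is at most $n^{-(1+\varepsilon)\kappa_0+o(1)}$. By (F1) the expected number of edges with $d(e)\le\delta\mu$ is at most $n^{\kappa_0-(1+\varepsilon)\kappa_0+o(1)}\to0$. If $p\ge C_*p^*$, then, as $\varepsilon\le1$, $\mu/(1+\varepsilon)\ge(1-o(1))C_*\kappa_0\log n/2=(1-o(1))(\kappa_0+k+2)\log n$. So $P(d(e)\le\delta\mu)\le n^{-k-2}$, and the expected number is $O(n^{-2})$.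

**(D1), upper bound.** We use that almost all cliques at $e$ are isolated. On $\mathcal G$, by Lemma 9(a), if $d(e)\ge x+L$ then there are $x$ cliques at $e$ pairwise meeting exactly in $e$. Given $e\in E$, the expected number of such families of size $x$ is at most $\mu^x/x!\le(\mathrm e\mu/x)^x$, where $\mathrm e$ is Euler's number. For $x=\lceil C_2'\mu\rceil$ with a large constant $C_2'=C_2'(k,r)$ this is at most $n^{-k-2}$, as $\mu\ge\kappa_0\log n$. Put $C_2=C_2'+2$; for $n$ large $x+L\le C_2\mu$. The total failure probability is $O(n^{-2})+P(\mathcal G^c)=O(n^{-2})$.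

**(D2), reduction to configurations.** One atypical degree is a deviation of probability $n^{-\Omega(1)}$. Order $\mu$ of them around one edge force a deviation of a sum with mean of order $\mu^2$, which is far less likely. To make this precise, assume $\mathcal G$, and suppose $e$ lies in more than $\varepsilon_0\mu$ cliques $K$ each with an atypical $f_K\in K$, $f_K\ne e$. By Lemma 9(a) at least $\varepsilon_0\mu-L$ of them are isolated at $e$, hence pairwise meet exactly in $e$. Call $f$ *low* if $d(f)<(1-\eta)\mu$ and *high* if $d(f)>(1+\eta)\mu$. With $l:=\lfloor\varepsilon_0\mu/4\rfloor$ there is a configuration $P=(e;\{(K_1,f_1),\dots,(K_l,f_l)\})$ as in Lemma 9(b) with all $f_i$ low or all $f_i$ high. Since $f_i\not\subset e=K_i\cap K_j$, we have $f_i\not\subset K_j$ for $j\ne i$; in particular the $f_i$ are distinct.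

The expected number of configurations present in $G$ is at most $n^k(s\mu)^l/l!\le n^ke^{s\mu}=n^{O(1)}$. Fix a configuration $P$ and condition on its presence: all edges of the $K_i$ are *planted*, the others remain independent. We exhibit events $\mathcal L_P,\mathcal U_P$, each of conditional probability $e^{-\Omega(\log^2n)}$, such that on $\mathcal G$, if $P$ is present, all $f_i$ low implies $\mathcal L_P$ and all $f_i$ high implies $\mathcal U_P$. Then
$$P(\mathcal G\text{ holds and (D2) fails})\le\sum_PP(P\text{ present})\big[P(\mathcal L_P\mid P)+P(\mathcal U_P\mid P)\big]\le n^{O(1)}e^{-\Omega(\log^2n)},$$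
which together with $P(\mathcal G^c)\le n^{-k-3}$ suffices.

**(D2), low edges.** Let $Y$ be the number of cliques $K$ with $K\cap V_P=f_i$ for some $i$, and $\mathcal L_P=\{Y<(1-\eta)l\mu\}$. If all $f_i$ are low, then $Y\le\sum_id(f_i)<(1-\eta)l\mu$. For such $K$ every $k$-subset other than $f_i$ has a vertex outside $V_P$, so it is non-planted. As $|V_P|=O(\log n)$, $EY=l\binom{n-|V_P|}{r-k}p^{s-1}=l\mu(1-o(1))$.

For $\bar\Delta$ consider $K\ne K'$ with $K\cap V_P=f_i$, $K'\cap V_P=f_{i'}$ sharing a non-planted edge $g$; then $g\not\subset V_P$. If $i=i'$, then $K\cap K'\supset f_i\cup g$ has size $>k$, and as before these pairs contribute $l\mu\cdot O(n^{-c})$. Let $i\ne i'$ and $u':=|K'\cap(V_P\cup K)|$. Then $u'\ge k+1$, because $K'$ contains $f_{i'}\subset V_P$ and a vertex of $g\setminus V_P\subset K$. Given $K$, the set $K'\cap(V_P\cup K)$ consists of $f_{i'}$ and vertices of $K\setminus V_P$, so there are $O(l)$ choices for it. If $u'<r$, the $s-\binom{u'}k$ edges of $K'$ not inside $V_P\cup K$ are new (neither planted nor in $K$), so given $K$ these $K'$ contribute a factor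 $O(l)\,n^{r-u'}p^{s-\binom{u'}k}=O(l\,n^{-c})$. If $u'=r$: we have $f_{i'}\not\subset K$, because $K\cap V_P=f_i\ne f_{i'}$. A $k$-subset of $K'$ containing a vertex of $f_{i'}\setminus K$ and a vertex of $K'\setminus V_P$ is neither inside $K$ nor inside $V_P$. So it is new, and these $O(l)$ sets contribute a factor $O(l\,p)=O(l\,n^{-c})$. Since $l=O(\log n)$, $\bar\Delta\le l\mu(1+o(1))$. Janson's inequality with $t=(\eta-o(1))l\mu$ gives $P(\mathcal L_P\mid P)\le\exp(-\eta^2l\mu/10)=e^{-\Omega(\log^2n)}$.

**(D2), high edges.** Upper tails are not covered by Janson's inequality, so we use disjointness instead. Suppose all $f_i$ are high. The only $K_j$ containing $f_i$ is $K_i$, so there are at least $(1+\eta)l\mu-l$ pairs $(i,K)$ with $f_i\in K\in\mathcal S$. On $\mathcal G$, by Lemma 9(b), at most $sL$ of them have $K$ bad. The remaining $K$ satisfy $K\cap V_P=f_i$, so each lies in exactly one pair, and any two of them intersect inside $V_P$. Their non-planted edges are not inside $V_P$, so the sets of their non-planted edges are disjoint. As $l+sL=o(l\mu)$, the following event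 $\mathcal U_P$ occurs: there is a family of $x=\lceil(1+\eta/2)l\mu\rceil$ cliques $K$, each with $K\cap V_P=f_i$ for some $i$, with pairwise disjoint sets of non-planted edges. Put $\lambda=l\mu$ and $y=\lfloor\eta\lambda/4\rfloor$. By disjointness the probabilities multiply, so the expected number of such families of size $y$ is at most $\lambda^y/y!$. A family of size $x$ contains $\binom xy$ of these. By Markov,
$$P(\mathcal U_P\mid P)\le\frac{\lambda^y}{y!\binom xy}=\prod_{i<y}\frac\lambda{x-i}\le(1+\eta/4)^{-y}=e^{-\Omega(\log^2n)}.\qquad\square$$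

## 9. The spectral norm of $A-\bar A$ by the trace method

**Lemma 11.** There is $C_5=C_5(k,r)$ such that (N) holds with probability $\ge1-n^{-2}$.

*Proof.* **Step 1: coloring.** We split $A-\bar A$ into blocks in which each clique factors in a controlled way. Fix $\chi:V\to[r]$. An $r$-set is *rainbow* if it has one vertex of each color; a rainbow $k$-set has $k$ different colors. For a rainbow $r$-set $K$ and $c\in\binom{[r]}k$ let $K_c=K\cap\chi^{-1}(c)$. (The letter $c$ for a color set should not be confused with the exponent of (F2) in $n^{-c}$.) For $a\ne b$ in $\binom{[r]}k$ define, for rainbow $k$-sets $x,y$ with color sets $a,b$,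
$$H(x,y)=\sum_{K\supset x\cup y}W_K,\qquad W_K=\xi_{K_a}\xi_{K_b}\Big(\prod_{c\ne a,b}\xi_{K_c}-p^{s-2}\Big)\qquad(K\text{ rainbow}).$$
For triangles with $a=\{1,2\}$, $b=\{1,3\}$: $x=uv$ and $y=uw$ share their vertex $u$ of color $1$, and $H(x,y)=\xi_{uv}\xi_{uw}(\xi_{vw}-p)$. The expected squared length of the row of $x$ is at most $np\cdot p=\mu_1$. We show that for every $M>0$, uniformly in $\chi$, for $n\ge n_0(M)$,
$$P(\|H\|\ge\mu_1^{3/4})\le n^{-M}.\tag{9.1}$$

**Step 2: (9.1) implies the lemma.** Let $A_\chi,\bar A_\chi$ be defined like $A,\bar A$, but counting rainbow $K$ only; thus $\bar A_\chi(e,f)=p^{s-2}\#\{\text{rainbow }r\text{-sets }K\supset e\cup f\}$ for $e\ne f$. Two distinct $k$-sets with the same color set lie in no common rainbow $r$-set. So $A_\chi-\bar A_\chi$ is an $s\times s$ block matrix with zero diagonal blocks and off-diagonal blocks $H^{ab}$ restricted to $E$ ($H$ vanishes off $E$; non-rainbow edges give zero rows). Its norm is at most $s\max\|H^{ab}\|$, since $|\sum_{a,b}u_a^TH^{ab}w_b|\le\max\|H^{ab}\|\sum_a\|u_a\|\sum_b\|w_b\|\le s\max\|H^{ab}\|\,\|u\|\|w\|$.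

Let $\chi$ be uniformly random, independent of $G$. Each $r$-set is rainbow with probability $r!/r^r$, so $A-\bar A=\frac{r^r}{r!}\mathbb E_\chi[A_\chi-\bar A_\chi]$. By (9.1) the probability over $(G,\chi)$ that $\max\|H^{ab}\|\ge\mu_1^{3/4}$ is at most $s^2n^{-M}$. By Markov, with probability $\ge1-s^2n^{-M/2}$ over $G$, the conditional probability of this over $\chi$ is at most $n^{-M/2}$. Always $\|A_\chi-\bar A_\chi\|\le n^{k+r}$ (at most $n^k$ rows, entries at most $n^r$ in absolute value). With $M$ large, $\|A-\bar A\|\le\frac{r^r}{r!}(s\mu_1^{3/4}+1)$ with probability $\ge1-n^{-2}$.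

**Step 3: trace expansion.** Now fix $\chi,a,b$. Let $m=\lfloor C_0\log n/\log\log n\rfloor$ with a constant $C_0$ fixed at the end; for large $n$, $2m\le\mu\le\mu_1$. The point of this choice of $m$ is that $(\log n)^m$ is a power of $n$ while $C^m=n^{o(1)}$ for every constant $C$. In the rest of the proof "clique" just means rainbow $r$-set. Then
$$E\operatorname{tr}(HH^T)^m=\sum_{\mathbf K}E\prod_{i=1}^{2m}W_{K_i},$$
over sequences $\mathbf K=(K_1,\dots,K_{2m})$ in which consecutive cliques share alternately their $b$- and $a$-edges, cyclically: a closed walk $x_0=K_{1,a}$, $y_1=K_{1,b}=K_{2,b}$, $x_1=K_{2,a}=K_{3,a}$, $\dots$, $x_m=x_0$.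

A term vanishes if some $K$ appears exactly once and no edge $K_c$, $c\ne a,b$, is an edge of another clique of the sequence: then $\prod_{c\ne a,b}\xi_{K_c}-p^{s-2}$ is independent of all other factors and has mean $0$. Call the other sequences *admissible*.

To bound an admissible term, let $t$ distinct cliques occur and let $\mathcal E$ be the set of all their edges. For $X\in\{0,1\}$, $0\le q\le1$ and an integer $a'\ge1$ we have $|X-q|^{a'}\le X+q$. With $q=p^{s-2}$,
$$\Big|E\prod_iW_{K_i}\Big|\le E\prod_Q\xi_{Q_a}\xi_{Q_b}\Big(\prod_{c\ne a,b}\xi_{Q_c}+p^{s-2}\Big)\le2^tp^{|\mathcal E|},$$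
the product being over the distinct cliques $Q$. Indeed expand: the term in which the product is chosen for $Q\in\Theta$ and $p^{s-2}$ otherwise equals $p$ to the power (number of distinct $a$- and $b$-edges of all $Q$ and $c$-edges of $Q\in\Theta$) $+\,(s-2)(t-|\Theta|)$, and this is at least $|\mathcal E|$, as each $Q\notin\Theta$ has only $s-2$ other edges.

**Step 4: step types.** We view $\mathbf K$ as an exploration from $x_0$. The step $K_i$ is *old* if the clique occurred before; otherwise it is fresh, completed or anomalous as in Section 6. It contains the current edge ($x$ or $y$) of the walk, so if it is fresh it meets the previous vertices exactly in the current edge. Note $|\mathcal V|\le2mr$. Let $\omega$ be the number of anomalous steps. We bound $\Sigma_\omega:=\sum2^{2m}p^{|\mathcal E|}$ over admissible $\mathbf K$ with $\omega$ anomalous steps. The starting edge contributes at most $n^kp\le n^k$.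

**Step 5: many anomalies.** A crude count suffices here. Per step there are at most $2m$ old choices, fresh steps of total weight $\le\mu_1$, at most $(2mr)^r$ completed choices, and anomalous steps of total weight $\le r(2mr)^rn^{-c}$. All these are at most $(\log n)^{C}$, times $n^{-c}$ in the anomalous case. So, with $C_3=C_3(k,r)$ and $n$ large,
$$\Sigma_\omega\le n^k(\log n)^{C_3m}n^{-c\,\omega}\le n^{k+C_3C_0-c\,\omega}.$$
Hence there is a constant $\omega_0$, depending on $C_0$, with $\sum_{\omega\ge\omega_0}\Sigma_\omega\le1$.

**Step 6: few anomalies; the forest of fresh cliques.** Let $\omega<\omega_0$. Now we need the true order $\mu_1^m$, so we must show that essentially only half of the steps have a free choice. A clique whose first occurrence is completed or anomalous is an $r$-clique of $\mathcal E$ that is not a fresh step. By Lemma 7(ii) the number of distinct non-fresh cliques is at most $n_1$, where $n_1:=F(\omega_0)$ if $\omega\ge1$ and $n_1:=0$ if $\omega=0$.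

Let $\Gamma$ be the multigraph whose vertices are the visited $a$- and $b$-edges and whose edges are the distinct cliques $K$, joining $K_a$ and $K_b$. A fresh step leads to a new vertex of $\Gamma$, because its endpoint contains new vertices of $\mathcal V$ (as $a\ne b$). So the fresh cliques form a forest in $\Gamma$. Each vertex discovered by a fresh step has that clique as its parent edge; the roots are $x_0$ and the vertices discovered by non-fresh steps. Call *marked* the vertex $x_0$ and the endpoints of non-fresh cliques: at most $1+2n_1$ vertices, and all roots are marked. A fresh clique is *core* if it lies on the forest path from some marked vertex to its root. Two facts: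

(α) Each vertex of $\Gamma$ is incident with at most $2+2n_1$ core cliques: its parent edge, and child edges below which lie different marked vertices.

(β) A non-core fresh clique is traversed equally often downwards and upwards. Indeed there is no marked vertex below it, so the subtree below it touches no non-fresh clique, is attached to the rest of $\Gamma$ only by that clique, and does not contain $x_0$. The closed walk starts and ends at $x_0$.

**Step 7: few anomalies; most core cliques are traversed twice.** Two fresh cliques never share a $c$-edge with $c\ne a,b$: the later one meets everything earlier only in the current edge, which has color set $a$ or $b$. So a fresh clique that shares such an edge with another clique of the sequence shares it with a non-fresh one, and each $c$-edge of a non-fresh clique lies in at most one fresh clique. Thus there are at most $n_2:=sn_1$ such fresh cliques. By admissibility all other fresh cliques appear at least twice.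

**Step 8: few anomalies; encoding.** We record the walk as economically as possible. Label each step by one of:

1. fresh core;
2. fresh non-core;
3. old core, with an index among the already discovered core cliques at the current vertex ($\le2+2n_1$ choices);
4. non-core upwards (determined: the parent edge of the current vertex);
5. old non-core downwards, with a pointer to an earlier clique ($\le2m$ choices);
6. new non-fresh;
7. old non-fresh, with a pointer ($\le n_1$ choices).

The labels, indices and pointers, together with the choices of the new cliques in steps of type 1, 2, 6, determine $\mathbf K$ given $x_0$; whether an old clique is core is recorded by the label at its discovery. Write $\#(i)$ for the number of steps of type $i$. Let $D=\#(2)+\#(5)$ be the number of downward traversals of non-core cliques; by (β), $\#(4)=D$. By Step 7, each core fresh clique, with at most $n_2$ exceptions, has a later traversal, of type 3; so $\#(3)\ge\#(1)-n_2$. As there are $2m$ steps,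
$$2\,\#(1)+2D\le2m+n_2 .$$
Steps of types 1 and 2 have total weight at most $\mu_1$ each, and a step of type 5 has at most $2m\le\mu_1$ choices: together a factor $\mu_1^{\#(1)+D}\le\mu_1^{m+n_2/2}$. The at most $n_1$ steps of type 6, of which $\omega$ are anomalous, have total weight at most $(2r(2mr)^r)^{n_1}n^{-c\,\omega}$. All remaining choices (labels, indices, pointers of type 7) and the factor $2^{2m}$ contribute at most $C^{2m}$, with $C$ depending on $k,r,\omega_0$. So
$$\Sigma_\omega\le n^k(C_4\mu_1)^m\cdot\mu_1^{n_2}(2r(2mr)^r)^{n_1}n^{-c\,\omega}\le n^k(C_4\mu_1)^m .$$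
The last step is trivial for $\omega=0$, where $n_1=n_2=0$, and for $\omega\ge1$ it uses $n^{-c}(\log n)^{O(1)}\le1$.

**Step 9: conclusion.** We have $E\operatorname{tr}(HH^T)^m\le\omega_0n^k(C_4\mu_1)^m+1$. Since $\|H\|^{2m}\le\operatorname{tr}(HH^T)^m$, $\log\mu_1=(1+o(1))\log\log n$ and $C_4^m=n^{o(1)}$,
$$P(\|H\|\ge\mu_1^{3/4})\le\mu_1^{-3m/2}\big(\omega_0n^k(C_4\mu_1)^m+1\big)\le n^{k-C_0/2+o(1)} .$$
Taking $C_0=2(k+M+1)$ gives (9.1). $\square$

## 10. Incidences between $i$-sets and $i'$-sets

**Lemma 12.** There is $C_6=C_6(k)$ such that (R) holds for all $i,i'$ with probability $\ge1-n^{-2}$.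

*Proof.* Here the matrix is a sum of independent matrices, and matrix Bernstein applies. Write $R_{i,i'}=\sum_f(\xi_f-p)R_f$ over all $k$-sets $f$, with $R_f(I,I')=\mathbf 1[I\cup I'=f]$. $R_f$ is a $0/1$-matrix supported on subsets of $f$, so $\|R_f\|\le2^k=:B_0$. The nonnegative symmetric matrices $\sum_fR_fR_f^T$ and $\sum_fR_f^TR_f$ have row sums at most $4^kn^{k-i}$ and $4^kn^{k-i'}$: there are at most $n^{k-i}$ sets $f\supset I$, and for each at most $2^k$ choices of $I'\subset f$ and $2^k$ of the second index. Row sums bound the norm. As $E(\xi_f-p)^2\le p$, we get $\sigma^2\le4^kS$ with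
$$S:=p\,n^{k-\min(i,i')}=p\,n^{\max(i,i')-j}\ge np\ge n^{1/2} .$$
For $t=C_6\sqrt{S\log n}$ we have $B_0t/3\le S$ for $n$ large. So the failure probability for one pair $(i,i')$ is at most $2n^k\exp\big(-\frac{C_6^2\log n}{2(4^k+1)}\big)\le n^{-3}$ for a suitable $C_6$. Sum over the at most $k^2$ pairs. $\square$

## 11. Theorem 1: the main range, and splitting for larger $p$

**Step 1: the main range.** Fix $\delta$ by (4.2), $C_2$ from Lemma 10 (it does not depend on $\eta,\varepsilon_0$), $c_1$ from Proposition 5, and then $\theta,\eta,\varepsilon_0$ by (4.3). By Lemmas 10, 11, 12 the five properties hold w.h.p. in the main range, and with probability $\ge1-n^{-1}$ for $n$ large if moreover $p\ge C_*p^*$. Proposition 6 with $g\equiv1$ gives a fractional decomposition. So Theorem 1 holds in the main range (3.1).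

**Step 2: $2C_*p^*<p\le1$.** We reduce to the main range by cutting $G$ into sparse random pieces. Put $m=\lfloor p/(C_*p^*)\rfloor\ge2$. Then $p/m\in[C_*p^*,2C_*p^*)$, which lies in the main range since $C_*\ge2\ge1+\varepsilon$; and $m\le1/p^*\le n^{1/2}$ for large $n$. Color each edge of $G^{(k)}(n,p)$ independently and uniformly with $[m]$. The color class $G_i$ is distributed as $G^{(k)}(n,p/m)$. By Step 1 each $G_i$ fails to have a fractional decomposition with probability at most $n^{-1}$, so with probability $\ge1-mn^{-1}\ge1-n^{-1/2}$ all $G_i$ have one. The $G_i$ are edge-disjoint with union $G$, and a clique of $G_i$ contains only edges of $G_i$. So the sum of these weightings is a fractional $K_r^{(k)}$-decomposition of $G$. All estimates are uniform in $p$, and Theorem 1 is proved. $\blacksquare$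

## 12. Theorem 2: prescribed demands, spread weights, and the other side of $p^*$

**Step 1: demands and spread weights.** In the main range the first claim of Theorem 2 is Proposition 6. Let $p>2C_*p^*$ and take $m$ and the random coloring as in Section 11. Adding the weightings of the color classes realizes the demands, but a weight may be as large as $C/\mu(p/m)$, where $\mu(\cdot)$ denotes $\mu$ as a function of the density. To spread the weights we average over colorings. Call a coloring *good* if all $G_i$ satisfy the conclusion of Proposition 6. A random coloring is good with probability $\ge1-n^{-1/2}$ over $G$ and the coloring. By Markov, with probability $1-o(1)$ over $G$, a random coloring is good with conditional probability at least $\frac12$. Fix such a $G$. Given $g$, each good coloring yields weights $w^{\mathrm{col}}$ on monochromatic cliques realizing the demands $g$, with $w_K^{\mathrm{col}}\le C/\mu(p/m)$. Let $w$ be the average of $w^{\mathrm{col}}$ over a random good coloring. It realizes $g$, and since $K$ is monochromatic with probability $m\cdot m^{-s}$,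
$$w_K\le\frac C{\mu(p/m)}\cdot\frac{P(K\text{ monochromatic})}{P(\text{good}\mid G)}\le\frac{2C\,m^{-(s-1)}}{\mu(p/m)}=\frac{2C}{\mu(p)} .$$

**Step 2: below $p^*$, the first moment.** Let $p\le(1-\varepsilon)p^*$, $n^kp\to\infty$, and let $Z$ be the number of edges in no clique. We show $EZ\to\infty$. Here $\mu\le(1+o(1))(1-\varepsilon)^{s-1}\kappa_0\log n$, and (F2) applies. With $d(e)$ defined for all $k$-sets $e$ as in Section 8, independent of $\xi_e$, Harris' inequality gives $P(d(e)=0)\ge(1-p^{s-1})^{\binom{n-k}{r-k}}=e^{-\mu-o(1)}$, as $\mu p^{s-1}\to0$. So $EZ\ge\binom nkp\,e^{-\mu-o(1)}$. If $\mu\le1$, this tends to $\infty$ because $n^kp\to\infty$. If $\mu>1$, then $p^{s-1}\ge n^{-(r-k)}$, so $\binom nkp\ge n^{\kappa_0-o(1)}$, while $e^{-\mu}\ge n^{-(1-\varepsilon)^{s-1}\kappa_0-o(1)}$; again $EZ\to\infty$.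

**Step 3: below $p^*$, pairs of uncovered edges.** For the second moment we show that two edges are uncovered almost independently. Let $e,f$ be distinct $k$-sets. Condition on $e,f\in E$ and let $X$ count the cliques containing exactly one of $e,f$. The number of $r$-sets containing both is at most $\binom{n-k-1}{r-k-1}$, and $\binom{n-k-1}{r-k-1}p^{s-1}=\mu\cdot\frac{r-k}{n-k}\to0$. So $EX\ge2\mu-o(1)$. Let $\Delta$ be the sum of $E[I_KI_{K'}]$ over ordered pairs $K\ne K'$ of such cliques sharing an edge other than the planted $e,f$. Pairs at the same planted edge have $k<|K\cap K'|<r$ and contribute $O(\mu n^{-c})$ by (F2).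

Now let $e\in K$, $f\in K'$, $f\notin K$, $e\notin K'$, sharing an edge $g$, so $g\neq e,f$. Then $K'$ has $u\ge|f\cup g|\ge k+1$ vertices in $K\cup f$, and given $K$ there are $O(1)$ choices for $K'\cap(K\cup f)$. If $u<r$, the $s-\binom uk$ edges of $K'$ not inside $K\cup f$ are new, and (F2) gives a factor $O(n^{-c})$. If $u=r$, a $k$-subset of $K'$ containing a vertex of $f\setminus K$ and a vertex of $K'\setminus f$ is neither $f$ nor inside $K$; so it is new and gives a factor $p\le n^{-c}$. The pairs with the roles of $e$ and $f$ exchanged are symmetric. So $\Delta=O(\mu n^{-c})=o(1)$, and Janson's inequality gives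
$$P(d(e)=d(f)=0\mid e,f\in E)\le P(X=0)\le e^{-EX+\Delta/2}\le e^{-2\mu+o(1)} .$$

**Step 4: below $p^*$, conclusion.** Hence $E[Z^2]\le EZ+\big(\binom nkp\big)^2e^{-2\mu+o(1)}\le EZ+(1+o(1))(EZ)^2$, using the lower bound for $EZ$ from Step 2. As $EZ\to\infty$, Chebyshev's inequality gives $Z>0$ w.h.p. An edge in no clique precludes a fractional decomposition. $\blacksquare$
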